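\title{The threshold for direction flips in tournament anti-Sidorenko paths}

\begin{abstract}
An oriented graph is tournament anti-Sidorenko if a uniformly random tournament asymptotically maximizes its homomorphism density among all tournaments. Let $f(k)$ be the largest $r\le k$ such that every orientation of the $k$-edge path with fewer than $r$ internal sources and sinks has this property. We prove that $f(k)/k$ converges to $\frac12-\frac{2}{\pi^2}$, and we determine $f(k)$ up to an additive error of at most $1$ for every $k\ge 21$. The lower bound comes from a quadratic potential for a product of transfer operators and holds in every finite tournament. The upper bound comes from a perturbation of the circular tournament. The two bounds meet because both are governed by the constant $2/\pi$, which bounds the norm of the normalized skew adjacency matrix of a tournament.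
\end{abstract}

\section{The problem and the results}\label{sec:intro}

An \emph{oriented graph} is a directed graph with no loops and at most one edge between any two vertices; it is a \emph{tournament} if there is exactly one. We write $u\to v$ for an edge from $u$ to $v$, and $d^+(u)$, $d^-(u)$ for the out- and in-degree of $u$. A \emph{homomorphism} from an oriented graph $H$ to a tournament $T$ is a map $\phi\colon V(H)\to V(T)$ such that $u\to v$ in $H$ implies $\phi(u)\to\phi(v)$ in $T$. The \emph{homomorphism density}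
\[
t(H,T)=\frac{|\operatorname{Hom}(H,T)|}{|V(T)|^{|V(H)|}}
\]
is the probability that a uniformly random map $V(H)\to V(T)$ is a homomorphism. If $T$ is a uniformly random tournament on $n$ vertices, each injective map is a homomorphism with probability $2^{-e(H)}$, where $e(H)$ is the number of edges of $H$, and all but an $O(1/n)$ fraction of the maps are injective; so the expected density tends to $2^{-e(H)}$. The graph $H$ is \emph{tournament anti-Sidorenko} (TAS) if no tournament does asymptotically better:
\[
\limsup_{n\to\infty} t(H,T_n)\le 2^{-e(H)}\quad\text{for every sequence of tournaments with } |V(T_n)|\to\infty .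
\]

This paper is about oriented paths. A \emph{direction flip}, or \emph{flip}, of an oriented path is a non-leaf vertex that is a source or a sink. The two-edge paths show why flips are the quantity to count. For a tournament $T$ on $n$ vertices put
\[
m(T)=\frac1{n^{3}}\sum_{u}\bigl(d^+(u)-d^-(u)\bigr)^2 ,
\]
the mean square of the normalized degree imbalance; it vanishes exactly when $T$ is regular. Write $d^\pm(u)=\frac12(n-1\pm\Delta_u)$, so that $\sum_u\Delta_u=0$. The directed two-edge path has $\sum_u d^-(u)d^+(u)$ homomorphisms, and the two paths with a flip have $\sum_u d^+(u)^2$ and $\sum_u d^-(u)^2$. Hence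
\[
4t=(1-\tfrac1n)^2-m(T)\ \ \text{without a flip},\qquad 4t=(1-\tfrac1n)^2+m(T)\ \ \text{with a flip}.
\]
The directed path is TAS. The other two are not: in the transitive tournament $\Delta_u$ runs through $n-1,n-3,\dots,-(n-1)$, so $m(T)=\frac13(1-n^{-2})\to\frac13$.

Thus irregularity lowers the density at an internal vertex that the path passes straight through, and raises it at a flip. Paths with few flips should be TAS. For $k\ge1$ let $f(k)$ be the largest $r\in\{0,1,\dots,k\}$ such that every orientation of the $k$-edge path with fewer than $r$ flips is TAS. The following is known. Paths without flips are TAS (Sah, Sawhney and Zhao). For every $k\ge3$, every $k$-edge path with exactly one flip is TAS (He, Mani, Nie, Tung and Wei for $3\le k\le7$; Chen, Clemen and Noel in general). And $\liminf_{k\to\infty}f(k)/k\ge1/1665$. We answer the following question, whose source is the paper of Chen and Lin~\cite{CL}: \emph{does $f(k)/k$ have a limit as $k\to\infty$?}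

In the two-edge computation the gain at a flip equals the loss at a non-flip, so one would guess that the limit is $\frac12$. The guess ignores the interaction between internal vertices at even distance, which lowers the threshold. Throughout,
\[
\lambda=\frac4{\pi^2},\qquad 0.405<\lambda<0.406,\qquad \alpha=\frac{1-\lambda}2=\frac12-\frac2{\pi^2}\approx0.2974 .
\]

\begin{theorem}\label{thm:limit}
The limit exists, and $\lim_{k\to\infty}f(k)/k=\alpha$. For every $k\ge21$,
\[
\lfloor\alpha(k-1)\rfloor+1\ \le\ f(k)\ \le\ \lfloor\alpha(k-1)+0.89\rfloor+1 .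
\]
In particular $f(k)\in\{\lfloor\alpha(k-1)\rfloor+1,\lfloor\alpha(k-1)\rfloor+2\}$, and $f(k)=\lfloor\alpha(k-1)\rfloor+1$ whenever the fractional part of $\alpha(k-1)$ is below $0.11$, which happens for a positive proportion of $k$.
\end{theorem}

The two bounds come from the next two theorems. The first holds in every finite tournament, not only asymptotically, and it carries a factor that measures the distance of the tournament from regularity.

\begin{theorem}\label{thm:few}
Let $P$ be an oriented path with $k\ge1$ edges and $s$ flips, where $s\le\alpha(k-1)$. Then for every finite tournament $T$,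
\[
t(P,T)\ \le\ 2^{-k}\Bigl(1+\frac{2m(T)}{1+\lambda}\Bigr)^{-\frac12\left(k-1-s/\alpha\right)}\ \le\ 2^{-k}.
\]
In particular $P$ is TAS.
\end{theorem}

\begin{theorem}\label{thm:many}
For every $k\ge21$ there is an oriented path with $k$ edges and exactly $\lfloor\alpha(k-1)+0.89\rfloor+1$ flips that is not TAS.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:limit} from Theorems~\ref{thm:few} and~\ref{thm:many}]
By Theorem~\ref{thm:few}, every path with fewer than $\lfloor\alpha(k-1)\rfloor+1$ flips is TAS, and this number is at most $k$; this is the lower bound. A path with $s$ flips that is not TAS forces $f(k)\le s$, so Theorem~\ref{thm:many} gives the upper bound. Both bounds are $\alpha k+O(1)$. They differ by at most $1$, and they coincide when the fractional part of $\alpha(k-1)$ is below $0.11$. Since $\pi^2$ is irrational, so is $\alpha$, and Weyl's equidistribution theorem (the fractional parts of the multiples of an irrational number are equidistributed in $[0,1)$) shows that this happens for a positive proportion of $k$.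
\end{proof}

Section~\ref{sec:transfer} writes the density of a path as a product of operators and shows where $\alpha$ comes from. Section~\ref{sec:many} proves Theorem~\ref{thm:many}, and Section~\ref{sec:few} proves Theorem~\ref{thm:few}.

\section{Transfer operators and the origin of $\alpha$}\label{sec:transfer}

\subsection{Signs and operators}

Let $P=v_0v_1\cdots v_k$ be an oriented path; edge $i$ joins $v_{i-1}$ and $v_i$. Put $\epsilon_i=+1$ if $v_{i-1}\to v_i$ and $\epsilon_i=-1$ otherwise, and put
\[
\xi_i=-\epsilon_i\epsilon_{i+1}\qquad(1\le i\le k-1).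
\]
The vertex $v_i$ is a flip exactly when $\epsilon_i\ne\epsilon_{i+1}$, so $\xi_i=+1$ at flips and $\xi_i=-1$ at the other internal vertices.

Let $T$ be a tournament with vertex set $V$, $|V|=n$, and $m=m(T)$. Let $a(u,v)=1$ if $u\to v$, $a(u,v)=-1$ if $v\to u$, and $a(u,u)=0$. On $\mathbb R^V$ use the inner product $\langle x,y\rangle=\frac1n\sum_u x(u)y(u)$, in which the all-ones vector $\mathbf 1$ has norm $1$, and define
\[
(Ax)(v)=\frac1n\sum_u a(u,v)x(u),\qquad Jx=\langle\mathbf 1,x\rangle\mathbf 1,\qquad N_\epsilon=J+\epsilon A\quad(\epsilon=\pm1).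
\]
The operator $A$ is skew-symmetric: $\langle x,Ay\rangle=-\langle Ax,y\rangle$. The vector $g=A\mathbf 1$ has entries $g(v)=(d^-(v)-d^+(v))/n$, so $\|g\|^2=m$. We follow the path one edge at a time:
\[
x_0=\mathbf 1,\qquad x_i=N_{\epsilon_i}x_{i-1},\qquad \tau_i=\langle\mathbf 1,x_i\rangle .
\]

\begin{lemma}\label{lem:transfer}
We have $\tau_k\ge0$ and $\;2^{-k}\tau_k-k/n\le t(P,T)\le2^{-k}\tau_k$.
\end{lemma}

\begin{proof}
Since $(N_\epsilon x)(v)=\frac1n\sum_u(1+\epsilon a(u,v))x(u)$, induction on $k$ gives
\[
2^{-k}\tau_k=\frac1{n^{k+1}}\sum_{u_0,\dots,u_k\in V}\ \prod_{i=1}^k\tfrac12\bigl(1+\epsilon_ia(u_{i-1},u_i)\bigr).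
\]
Each product lies in $[0,1]$. If $u_{i-1}\ne u_i$ for all $i$, it is the indicator that $v_i\mapsto u_i$ is a homomorphism. The remaining tuples are not homomorphisms, and there are at most $kn^k$ of them.
\end{proof}

If $T$ is regular, then $g=0$, every $x_i$ equals $\mathbf 1$, and $\tau_k=1$ for every orientation. So only irregularity can move the density of a path away from $2^{-k}$. How far its effect travels along the path depends on the norm of $A$.

\subsection{The norm of $A$}

The bound $|a|\le1$ and the Cauchy--Schwarz inequality give $\|A\|\le1$. This ignores skew-symmetry and, as Section~\ref{sec:heur} indicates, corresponds to the threshold $0$. The bound we need is the following.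

\begin{lemma}\label{lem:norm}
$\|A\|\le2/\pi$. Hence $\|Ax\|^2\le\lambda\|x\|^2$ for all $x$, and $m\le\lambda$.
\end{lemma}

\begin{proof}
A real skew-symmetric matrix is normal with purely imaginary eigenvalues, and the operator norm of a normal matrix is the largest modulus of an eigenvalue. Let $i\nu$ be an eigenvalue of $A$, with eigenvector $\zeta\in\mathbb C^V$, $\sum_u|\zeta_u|^2=1$, and write $\zeta_u=r_ue^{i\theta_u}$ with $r_u\ge0$. Then $i\nu=\frac1n\sum_{u,v}a(u,v)\zeta_u\bar\zeta_v$. Taking imaginary parts,
\[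
|\nu|\le\frac1n\sum_{u,v}r_ur_v\,|\sin(\theta_u-\theta_v)| .
\]
The function $|\sin\varphi|$ has the absolutely convergent Fourier series
\[
|\sin\varphi|=\frac2\pi-\frac4\pi\sum_{l\ge1}\frac{\cos2l\varphi}{4l^2-1},
\]
in which every nonconstant term has a negative coefficient. Since
\[
\sum_{u,v}r_ur_v\cos\bigl(2l(\theta_u-\theta_v)\bigr)=\Bigl|\sum_ur_ue^{2il\theta_u}\Bigr|^2\ge0,
\]
these terms can be dropped, and $|\nu|\le\frac2{\pi n}\bigl(\sum_ur_u\bigr)^2\le\frac2\pi$ by the Cauchy--Schwarz inequality. Finally, $m=\|A\mathbf 1\|^2\le\lambda$.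
\end{proof}

\subsection{The block expansion}

A \emph{block} is a nonempty set of consecutive edges of $P$. A \emph{progression} is a nonempty set $I=\{b,b+2,\dots,b+2j-2\}\subseteq\{1,\dots,k-1\}$, and $\xi_I=\prod_{i\in I}\xi_i$. Progressions of size $j$ correspond bijectively to blocks of length $2j$: to $I$ we assign the edges $b,b+1,\dots,b+2j-1$. Pairing these edges consecutively gives
\begin{equation}\label{eq:sign}
\prod_{i=b}^{b+2j-1}\epsilon_i=\prod_{i\in I}\epsilon_i\epsilon_{i+1}=(-1)^j\xi_I .
\end{equation}
Put $m_j=\|A^j\mathbf 1\|^2$. Then $m_1=m$, and $m_j\le\lambda^{j-1}m$ by Lemma~\ref{lem:norm}.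

Expand $\tau_k=\langle\mathbf 1,(J+\epsilon_kA)\cdots(J+\epsilon_1A)\mathbf 1\rangle$ by choosing the set $F$ of edges at which $\epsilon_iA$ is taken. Since $JA^\ell\mathbf 1=\langle\mathbf 1,A^\ell\mathbf 1\rangle\mathbf 1$, the term of $F$ is a product over the maximal blocks of $F$, and a block of length $\ell$ contributes the product of its signs times $\langle\mathbf 1,A^\ell\mathbf 1\rangle$. For odd $\ell$ the operator $A^\ell$ is skew-symmetric and this number is $0$. For $\ell=2j$, moving $j$ factors across the inner product gives $(-1)^jm_j$. By~\eqref{eq:sign},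
\begin{equation}\label{eq:blocks}
\tau_k=1+\sum_I m_{|I|}\,\xi_I+(\text{products of two or more factors }m_{|I|}\xi_I),
\end{equation}
where the products run over families of vertex-disjoint even blocks. Two such blocks need at least five edges, so for $k\le4$ the last term is absent.

\begin{example}\label{ex:short}
For $k=3$, $\tau_3=1+(\xi_1+\xi_2)m$. This is at most $1$ with at most one flip. With two flips it is $1+2m$, which tends to $\frac53$ along transitive tournaments, so by Lemma~\ref{lem:transfer} the path is not TAS. Hence $f(3)=2$. For $k=4$ the progression $\{1,3\}$ appears: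
\[
\tau_4=1+(\xi_1+\xi_2+\xi_3)\,m+\xi_1\xi_3\,m_2 .
\]
With at most one flip, $\tau_4\le1-m+m_2\le1$. With two flips, $\tau_4\ge1+m-m_2\ge1+(1-\lambda)m$, which stays above $1$ in the limit along transitive tournaments. Hence $f(4)=2$. This is the first case in which the positions of the flips matter: flips at $v_1,v_3$ give $1+m+m_2$, while flips at $v_1,v_2$ give $1+m-m_2$. Flips at distance two reinforce each other. (Since $1/\alpha<4$, Theorem~\ref{thm:few} covers one flip for all $k\ge5$.)
\end{example}

\subsection{Where $\alpha$ comes from}\label{sec:heur}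

The following heuristic guides both proofs. Fix $k$ and let $m$ be small, so that the last term of~\eqref{eq:blocks} is $O(m^2)$. Suppose that $m_j=x^{j-1}m$ for some $x\in[0,\lambda]$. A progression lives on the odd or on the even internal vertices, so we read $\xi$ as two separate sign sequences. The progressions that start at a vertex inside a long run of $+$ in its parity class contribute about $m(1+x+x^2+\cdots)=\frac m{1-x}$; inside a long run of $-$ they contribute about $m(-1+x-x^2+\cdots)=-\frac m{1+x}$. If the $s$ flips form one run in one parity class, then up to boundary effects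
\begin{equation}\label{eq:rates}
\tau_k\approx1+m\Bigl(\frac s{1-x}-\frac{k-1-s}{1+x}\Bigr),
\end{equation}
which exceeds $1$ when $s>\frac{1-x}2(k-1)$. The value $x=0$ is the naive guess $\frac12$. The interaction amplifies the gains and damps the losses, and the lowest threshold, $\alpha$, occurs at $x=\lambda$. It remains to find tournaments that realize $x=\lambda$, and to show that no tournament and no arrangement of flips beats the rates in~\eqref{eq:rates}.

\section{A path with about $\alpha k$ flips that is not TAS}\label{sec:many}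

\subsection{Perturbing the circular tournament}

Equality in the proof of Lemma~\ref{lem:norm} asks for angles spread evenly around the circle, with edges oriented by the sign of the sine of their difference. This describes the circular tournament: place points on $\mathbb R/\mathbb Z$ and let each point beat those in the half circle ahead of it. With uniformly distributed points it is asymptotically regular, so it gives nothing. We tilt the distribution slightly, in the direction that the limit operator stretches by the full factor $2/\pi$.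

Let $\kappa(p)=\operatorname{sgn}\sin2\pi p$, an odd $1$-periodic function with $\int_0^1\kappa=0$, and let $(Kh)(p)=\int_0^1\kappa(p-p')h(p')\,dp'$ for $1$-periodic $h$. Substitute $p'=p-r$ and use $\int_0^1\kappa(r)\cos2\pi r\,dr=0$ and $\int_0^1\kappa(r)\sin2\pi r\,dr=\int_0^1|\sin2\pi r|\,dr=\frac2\pi$. The addition formulas give
\[
K\cos(2\pi\,\cdot)=\tfrac2\pi\sin(2\pi\,\cdot),\qquad K\sin(2\pi\,\cdot)=-\tfrac2\pi\cos(2\pi\,\cdot).
\]
So for $\psi(p)=\cos2\pi p$ we have $K^2\psi=-\lambda\psi$, and
\begin{equation}\label{eq:Kmoments}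
\int_0^1\psi\,K^{2j}\psi=\tfrac12(-\lambda)^j,\qquad \int_0^1\psi\,K^{2j+1}\psi=0 .
\end{equation}

For an oriented path $P$ define
\[
\Phi(P)=\sum_I\lambda^{|I|}\xi_I,
\]
the sum over all progressions. This is the sum in~\eqref{eq:blocks} with $m_j$ proportional to $\lambda^j$.

\begin{proposition}\label{prop:Phi}
If $\Phi(P)>0$, then $P$ is not TAS. Equivalently, every TAS path satisfies $\Phi(P)\le0$.
\end{proposition}

\begin{proof}
Let $0<\eta\le1$ and $w=1+\eta\psi$, a probability density on $[0,1)$. Sample $n$ independent points $p_u$ with density $w$, and let $u\to v$ if $\kappa(p_v-p_u)=1$. Almost surely no two points differ by $0$ or $\frac12$ modulo $1$; since $\kappa$ is odd, the result is then a tournament. Each injective map $V(P)\to V$ is a homomorphism with the same probability $t_\eta$, given by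
\[
2^kt_\eta=\int_{[0,1)^{k+1}}\prod_{i=1}^k\bigl(1+\epsilon_i\kappa(p_i-p_{i-1})\bigr)\prod_{i=0}^kw(p_i)\,dp_i .
\]
The expected number of injective homomorphisms is $n(n-1)\cdots(n-k)\,t_\eta$, so some tournament $T_n$ on $n$ vertices has $t(P,T_n)\ge n(n-1)\cdots(n-k)\,n^{-k-1}t_\eta$, which tends to $t_\eta$. It suffices to find $\eta$ with $2^kt_\eta>1$.

Expand the first product over sets $F$ of edges. The maximal blocks of $F$ are vertex-disjoint, and a vertex in no block contributes $\int w=1$. So the term of $F$ is a product over its maximal blocks, a block of length $\ell$ contributing the product of its signs times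
\[
b_\ell=\int\prod_{i=1}^\ell\kappa(p_i-p_{i-1})\prod_{i=0}^\ell w(p_i)\,dp_i .
\]
The variable $p_0$ occurs only in $\kappa(p_1-p_0)w(p_0)$. As $\int_0^1\kappa=0$, we may replace $w(p_0)$ by $\eta\psi(p_0)$, and for the same reason $w(p_\ell)$ by $\eta\psi(p_\ell)$. At the inner vertices $w=1+O(\eta)$. Hence $b_\ell=\eta^2\int_0^1\psi K^\ell\psi+O(\eta^3)$, and~\eqref{eq:Kmoments} gives $b_{2j}=\frac{\eta^2}2(-\lambda)^j+O(\eta^3)$ and $b_\ell=O(\eta^3)$ for odd $\ell$. Sets $F$ with two or more blocks contribute $O(\eta^4)$. By~\eqref{eq:sign},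
\[
2^kt_\eta=1+\frac{\eta^2}2\Phi(P)+O(\eta^3),
\]
with a constant depending only on $k$. If $\Phi(P)>0$, this exceeds $1$ for small $\eta$.
\end{proof}

\subsection{The path}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[x=1.05cm,y=1cm]
\foreach \x in {0,...,10} {
  \node[circle,draw,inner sep=2pt] (v\x) at (\x,0) {};
  \node at (\x,-0.4) {\small $v_{\x}$};
}
\foreach \x in {1,3,5} \fill (\x,0) circle (2.6pt);
\foreach \x/\y in {0/1,2/1,3/2,3/4,4/5,6/5,7/6,8/7,9/8,10/9} \draw[->,thick] (v\x) -- (v\y);
\foreach \x in {1,3,5} \node at (\x,0.5) {$+$};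
\foreach \x in {7,9} \node at (\x,0.5) {$-$};
\foreach \x in {2,4,6,8} \node at (\x,-0.9) {$-$};
\end{tikzpicture}
\caption{A path whose flips (filled vertices) are $v_1,v_3,\dots,v_{2s-1}$, drawn for $k=10$ edges and $s=3$. The signs $\xi_i$ ($+$ at a flip, $-$ otherwise) are shown above the odd and below the even internal vertices.}
\label{fig:path}
\end{figure}

\begin{proof}[Proof of Theorem~\ref{thm:many}]
Let $k\ge21$ and $s=\lfloor\alpha(k-1)+0.89\rfloor+1$. There are $N_1=\lceil\frac{k-1}2\rceil$ odd and $N_2=\lfloor\frac{k-1}2\rfloor\ge2$ even internal vertices. Put $q=N_1-s$. Since $s\le\alpha(k-1)+1.89$ and $(\frac12-\alpha)(k-1)=\frac2{\pi^2}(k-1)\ge\frac{40}{\pi^2}>3.89$, we have $q\ge2$; this is what the hypothesis $k\ge21$ is for. Let $P$ be the orientation with $\epsilon_1=+1$ whose flips are exactly $v_1,v_3,\dots,v_{2s-1}$ (Figure~\ref{fig:path}). On the odd internal vertices $\xi$ reads $s$ times $+$ and then $q$ times $-$; on the even ones it reads $N_2$ times $-$.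

In a run of $r$ equal signs there are $r-l+1$ progressions of size $l$. With $x=\pm\lambda$ according to the sign, the progressions inside the run contribute
\[
\sum_{l=1}^r(r-l+1)x^l=\sum_{i=1}^r\frac{x(1-x^i)}{1-x}=\frac{rx}{1-x}-\frac{x^2(1-x^r)}{(1-x)^2}.
\]
The remaining progressions cross from the $+$ run to the $-$ run on the odd vertices. Such a progression takes the last $i\ge1$ elements of the first run and the first $j\ge1$ elements of the second, so these contribute
\[
\sum_{i=1}^s\lambda^i\sum_{j=1}^q(-\lambda)^j=-\frac{\lambda^2(1-\lambda^s)(1-(-\lambda)^q)}{1-\lambda^2}.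
\]
Since $q+N_2=k-1-s$, the terms linear in the run lengths add up to
\[
\frac{s\lambda}{1-\lambda}-\frac{(k-1-s)\lambda}{1+\lambda}=\frac{\lambda\,[\,2s-(1-\lambda)(k-1)\,]}{1-\lambda^2}=\frac{2\lambda}{1-\lambda^2}\bigl(s-\alpha(k-1)\bigr).
\]
Collecting the boundary terms, $\Phi(P)=\frac{2\lambda}{1-\lambda^2}\,[\,s-\alpha(k-1)-L\,]$ with
\[
2L=\frac{\lambda(1+\lambda)}{1-\lambda}(1-\lambda^s)+\frac{\lambda(1-\lambda)}{1+\lambda}\bigl(2-(-\lambda)^q-(-\lambda)^{N_2}\bigr)+\lambda(1-\lambda^s)\bigl(1-(-\lambda)^q\bigr).
\]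
For $r\ge2$ we have $1-(-\lambda)^r\le1+\lambda^3<1.067$. With $0.405<\lambda<0.406$,
\[
2L<\frac{0.406\cdot1.406}{0.594}+2\cdot1.067\cdot\frac{0.406\cdot0.595}{1.405}+0.406\cdot1.067<0.962+0.368+0.434,
\]
so $L<0.89$. As $s>\alpha(k-1)+0.89$, we get $\Phi(P)>0$, and Proposition~\ref{prop:Phi} applies.
\end{proof}

\section{Paths with at most $\alpha(k-1)$ flips}\label{sec:few}

We prove Theorem~\ref{thm:few}. Fix $T$; the case $m=0$ was settled after Lemma~\ref{lem:transfer}, so assume $0<m\le\lambda$.

The expansion~\eqref{eq:blocks} is useful only when $m$ is small compared with $1/k$. We need a bound for all $m$, and it may not lose a constant: an estimate $\tau_k\le C(1-cm)^{k}$ with $C>1$ says nothing as $m\to0$. The plain norm already loses at the first step, since $\|x_1\|^2=1+m$. We look instead for quadratic forms $Q_+,Q_-$ and numbers $R<1<S$ such that $Q_{\epsilon}(x)$ dominates a fixed multiple of $\langle\mathbf 1,x\rangle^2$ with equality at $x_1$, and such that $Q_{\epsilon_i}(x_i)$ is multiplied by at most $R$ when the path passes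 a non-flip and by at most $S$ when it passes a flip. Squaring~\eqref{eq:rates} with $x=\lambda$ shows the best rates to hope for: $R\approx1-\frac{2m}{1+\lambda}$ and $S\approx1+\frac{2m}{1-\lambda}$.

\subsection{Even and odd parts}

The two parity classes of progressions have a counterpart in $\mathbb R^V$. Let
\[
H_e=\operatorname{span}\{A^{2j}\mathbf 1:j\ge0\},\qquad H_o=\operatorname{span}\{A^{2j+1}\mathbf 1:j\ge0\}.
\]
Even powers of $A$ are symmetric and odd powers are skew-symmetric, so $\langle A^{2i}\mathbf 1,A^{2j+1}\mathbf 1\rangle=\langle\mathbf 1,A^{2i+2j+1}\mathbf 1\rangle=0$, that is, $H_e\perp H_o$. Moreover $AH_e\subseteq H_o$, $AH_o\subseteq H_e$, $\mathbf 1\in H_e$ and $g\in H_o$. The space $H=H_e\oplus H_o$ is invariant under $A$ and $J$, so it contains every $x_i$. Each $x\in H$ is uniquely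
\[
x=\tau\mathbf 1+y+z,\qquad \tau=\langle\mathbf 1,x\rangle,\quad y\in H_e,\ y\perp\mathbf 1,\quad z\in H_o .
\]

\begin{lemma}\label{lem:step}
Let $x=\tau\mathbf 1+y+z\in H$, $\epsilon'=\pm1$, and $N_{\epsilon'}x=\tau'\mathbf 1+y'+z'$. Put $d=\langle\mathbf 1,Az\rangle=-\langle g,z\rangle$. Then
\[
\tau'=\tau+\epsilon'd,\qquad \|y'\|^2=\|Az\|^2-d^2,\qquad z'-\epsilon'\tau'g=\epsilon'A(y-\epsilon'd\mathbf 1).
\]
\end{lemma}

\begin{proof}
We have $N_{\epsilon'}x=(\tau\mathbf 1+\epsilon'Az)+\epsilon'(\tau g+Ay)$, with the first summand in $H_e$ and the second in $H_o$. Thus $\tau'=\tau+\epsilon'd$ and $y'=\epsilon'(Az-d\mathbf 1)$, whose squared norm is $\|Az\|^2-d^2$ because $d\mathbf 1$ is the projection of $Az$ on $\mathbf 1$. Finally $z'-\epsilon'\tau'g=\epsilon'(\tau g+Ay)-\epsilon'\tau g-dg=\epsilon'A(y-\epsilon'd\mathbf 1)$.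
\end{proof}

The splitting decouples the step: $\tau$ changes only through $z$, the new $y'$ depends only on $z$, and the new $z'$, measured from $\epsilon'\tau'g$, depends only on $y$ and $d$.

\subsection{Choosing the potential}

The first vector is $x_1=\mathbf 1+\epsilon_1g$. To have equality there, we measure the deviation of $x$ from $\tau(\mathbf 1+\epsilon g)$, whose even part is $y$ and whose odd part is $z-\epsilon\tau g$. So consider
\[
\omega\tau^2+\upsilon\|y\|^2+\|z-\epsilon\tau g\|^2
\]
with weights $\omega,\upsilon>0$ to be chosen. By Lemmas~\ref{lem:step} and~\ref{lem:norm}, one step turns $\upsilon\|y\|^2$ into at most $\lambda\|y\|^2$, which forces $R\upsilon\ge\lambda$; and $\upsilon$ multiplies $\|y'\|^2$ in the new value, so it should be small. We take $\upsilon=\lambda/R$. The vector $y$ then drops out and two scalars remain.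

\begin{lemma}\label{lem:reduce}
Let $\omega,R>0$ and $Q_\epsilon(x)=\omega\tau^2+\frac\lambda R\|y\|^2+\|z-\epsilon\tau g\|^2$. Let $x\in H$, $\epsilon,\epsilon'\in\{\pm1\}$, $\xi=-\epsilon\epsilon'$, and let $\rho\ge R$ satisfy $\rho\ge\lambda^2/R$. Put
\[
C_1=\rho(\omega+m)-\omega,\qquad C_2=\sqrt m\,(\rho+\xi\omega),\qquad C_3=\rho-\frac{\lambda^2}R+\frac{\lambda m}R-(\omega+\lambda)m .
\]
If $C_1>0$ and $C_1C_3\ge C_2^2$, then $Q_{\epsilon'}(N_{\epsilon'}x)\le\rho\,Q_\epsilon(x)$.
\end{lemma}

\begin{proof}
Let $x'=N_{\epsilon'}x$. Since $y\perp\mathbf 1$, we have $\|y-\epsilon'd\mathbf 1\|^2=\|y\|^2+d^2$. Lemmas~\ref{lem:step} and~\ref{lem:norm} give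
\[
Q_{\epsilon'}(x')\le\omega(\tau+\epsilon'd)^2+\frac\lambda R\bigl(\lambda\|z\|^2-d^2\bigr)+\lambda\|y\|^2+\lambda d^2,
\]
while expanding the last square of $Q_\epsilon$ with $\langle g,z\rangle=-d$ gives
\[
Q_\epsilon(x)=(\omega+m)\tau^2+\frac\lambda R\|y\|^2+\|z\|^2+2\epsilon\tau d .
\]
In the resulting lower bound for $\rho Q_\epsilon(x)-Q_{\epsilon'}(x')$, the coefficient of $\|y\|^2$ is $\lambda(\rho/R-1)\ge0$, and we drop this term. The coefficient of $\|z\|^2$ is $\rho-\lambda^2/R\ge0$, and $\|z\|^2\ge d^2/m$ by the Cauchy--Schwarz inequality. Write $\epsilon d=\sqrt m\,\delta$, so that $\epsilon'd=-\xi\sqrt m\,\delta$ and $d^2=m\delta^2$. Collecting terms,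
\[
\rho Q_\epsilon(x)-Q_{\epsilon'}(x')\ge C_1\tau^2+2C_2\tau\delta+C_3\delta^2=C_1\Bigl(\tau+\frac{C_2}{C_1}\delta\Bigr)^2+\frac{C_1C_3-C_2^2}{C_1}\,\delta^2\ge0 . \qedhere
\]
\end{proof}

The weight $\omega$ is decided at first order in $m$. If $\rho$ and $R$ are $1+O(m)$, then $C_1=m+\omega(\rho-1)+O(m^2)$, $C_2^2=m(1+\xi\omega)^2+O(m^2)$ and $C_3=1-\lambda^2+O(m)$. To leading order the condition $C_1C_3\ge C_2^2$ reads
\[
\rho-1\ \ge\ \frac m{1-\lambda^2}\Bigl(\omega+\frac{\lambda^2}\omega+2\xi\Bigr).
\]
For both signs of $\xi$ the right side is smallest at $\omega=\lambda$, where it equals $-\frac{2m}{1+\lambda}$ for $\xi=-1$ and $\frac{2m}{1-\lambda}$ for $\xi=+1$. These are exactly the rates we hoped for. From now on $\omega=\lambda$, and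
\[
R=\frac{1+\lambda}{1+\lambda+2m},\qquad S=1+\frac{2m}{1-\lambda}+3m^2,\qquad Q_\epsilon(x)=\lambda\tau^2+\frac\lambda R\|y\|^2+\|z-\epsilon\tau g\|^2 .
\]

\begin{example}\label{ex:second}
The second step shows how $Q$ works. For $x_1=\mathbf 1+\epsilon_1g$ we have $\tau=1$, $y=0$, $z=\epsilon_1g$, so $Q_{\epsilon_1}(x_1)=\lambda$ and $d=-\epsilon_1m$. Lemma~\ref{lem:step} gives
\[
\lambda^{-1}Q_{\epsilon_2}(x_2)=(1+\xi_1m)^2+\frac{m_2-m^2}R+\frac{m^3}\lambda .
\]
The first term is $\tau_2^2$. The second records the quantity $m_2$, which has not yet affected $\tau$ but appears in $\tau_4$ (Example~\ref{ex:short}): the potential pays for it in advance. To first order the right side is at most $1+(2\xi_1+\lambda)m$, and this is within the allowed rates, because $-2+\lambda\le-\frac2{1+\lambda}$ and $2+\lambda\le\frac2{1-\lambda}$.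
\end{example}

\subsection{The two step inequalities}

At first order the condition of Lemma~\ref{lem:reduce} now holds with equality, so it is decided by the higher-order terms, for all $0<m\le\lambda$.

\begin{lemma}\label{lem:MS}
For $x\in H$ and $\epsilon=\pm1$,
\[
Q_\epsilon(N_\epsilon x)\le R\,Q_\epsilon(x),\qquad Q_{-\epsilon}(N_{-\epsilon}x)\le S\,Q_\epsilon(x).
\]
\end{lemma}

\begin{proof}
Let $c=1+\lambda$ and $D=c+2m$, so $R=c/D$ and $1/R=1+2m/c$. Since $m\le\lambda$, we have $R\ge\frac{1+\lambda}{1+3\lambda}>0.63>\lambda$. Hence $S>1>R>\lambda^2/R$, and Lemma~\ref{lem:reduce} is available with $\omega=\lambda$ and $\rho=R$ or $\rho=S$.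

\emph{No flip: $\xi=-1$, $\rho=R$.} Here
\[
C_1=\frac{c(\lambda+m)-\lambda(c+2m)}D=\frac{m(1-\lambda)}D>0,\qquad C_2^2=m(R-\lambda)^2,
\]
and $RC_3=R^2-\lambda(\lambda-m)-2\lambda mR$. Multiply $C_1C_3\ge C_2^2$ by $RD^3/m$. Using $RD=c$ and $D(R-\lambda)=c-\lambda D=1-\lambda^2-2m\lambda$, we must show
\[
(1-\lambda)\bigl[c^2-\lambda(\lambda-m)D^2-2\lambda mcD\bigr]\ \ge\ c\,(1-\lambda^2-2m\lambda)^2 .
\]
Insert $D^2=c^2+4mc+4m^2$ and $cD=c^2+2mc$. The terms $\pm4m^2\lambda c$ cancel, and the bracket equals
\[
c^2(1-\lambda^2)-m\lambda c^2-4m\lambda^2c-4m^2\lambda^2+4m^3\lambda .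
\]
The right side is $c(1-\lambda^2)^2-4m\lambda c(1-\lambda^2)+4m^2\lambda^2c$. Since $(1-\lambda)c=1-\lambda^2$, the terms without $m$ cancel, and $c(1-\lambda^2)=(1-\lambda)c^2$. The difference of the two sides, divided by $m\lambda$, is
\[
(1-\lambda)\bigl[3c^2-4\lambda c-4m\lambda+4m^2\bigr]-4m\lambda c=(1-\lambda)\bigl[(1+\lambda)(3-\lambda)+4m^2\bigr]-8m\lambda .
\]
As $m\le\lambda$, this is at least $0.594\cdot1.405\cdot2.594-8\cdot0.406^2>2.16-1.32>0$.

\emph{Flip: $\xi=+1$, $\rho=S$.} Write $S=1+h$. Then $C_1=m+h(\lambda+m)>0$ and $C_2^2=m(h+c)^2$. From $1/R=1+2m/c$,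
\[
C_3=h+E,\qquad E=1-\lambda^2-m\lambda\gamma,\qquad \gamma=1+\frac{2(\lambda-m)}c\in[1,1.58].
\]
Expanding in powers of $h$,
\[
C_1C_3-C_2^2=\lambda h^2+\bigl[m+(\lambda+m)E-2mc\bigr]h+m(E-c^2).
\]
Here $E-c^2=-\lambda(2c+m\gamma)$, and, since $m+(1-\lambda^2)m-2mc=-\lambda m(2+\lambda)$, the bracket equals $\lambda\bigl[(1-\lambda^2)-m(2+\lambda+\lambda\gamma)-m^2\gamma\bigr]$. Dividing by $\lambda$, we must show
\[
h^2+\bigl[(1-\lambda^2)-m(2+\lambda+\lambda\gamma)-m^2\gamma\bigr]h-2mc-m^2\gamma\ \ge\ 0 .
\]
Put $h=mq$ with $q=\frac2{1-\lambda}+3m$. Since $(1-\lambda^2)q=2c+3m(1-\lambda^2)$, the terms of first order in $m$ cancel, and division by $m^2$ leaves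
\begin{equation}\label{eq:flip}
q\,\bigl[q-(2+\lambda+\lambda\gamma)-m\gamma\bigr]-\gamma+3(1-\lambda^2)\ \ge\ 0 .
\end{equation}
Now $q>3.361+3m$, $2+\lambda+\lambda\gamma<2.406+0.406\cdot1.58<3.05$ and $m\gamma\le1.58m$, so the bracket exceeds $0.311$. With $1-\lambda^2>0.835$, the left side is at least $3.361\cdot0.311-1.58+3\cdot0.835>1.04-1.58+2.50>0$.
\end{proof}

\begin{remark}
The term $3m^2$ in $S$ is needed for this argument. Without it, the summand $3(1-\lambda^2)$ disappears from~\eqref{eq:flip} and $q=\frac2{1-\lambda}<3.37$; as $m\to0$ we have $\gamma>1.57$, the bracket is below $0.33$, and the left side is below $3.37\cdot0.33-1.57<0$.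
\end{remark}

It remains to count how many non-flips pay for one flip. At first order the ratio of the rates is $\beta=\frac{1+\lambda}{1-\lambda}$. The next lemma shows that the term $3m^2$ fits within this ratio.

\begin{lemma}\label{lem:exchange}
With $\beta=\frac{1+\lambda}{1-\lambda}$, we have $S\le R^{-\beta}$.
\end{lemma}

\begin{proof}
Write $R^{-1}=1+r$ with $r=\frac{2m}{1+\lambda}$. Since $\lambda>\frac13$, we have $\beta>2$, so the third derivative of $(1+r)^\beta$ is nonnegative for $r\ge0$. Taylor's formula and $\beta-1=\frac{2\lambda}{1-\lambda}$ give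
\[
(1+r)^\beta\ge1+\beta r+\frac{\beta(\beta-1)}2r^2=1+\frac{2m}{1-\lambda}+\frac{4\lambda}{(1-\lambda)^2(1+\lambda)}\,m^2 .
\]
The last coefficient exceeds $3$, because $4\lambda>1.62>3\cdot0.595^2\cdot1.406>3(1-\lambda)^2(1+\lambda)$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:few}]
We start from $Q_{\epsilon_1}(x_1)=\lambda$ (Example~\ref{ex:second}). For $2\le i\le k$, Lemma~\ref{lem:MS} bounds $Q_{\epsilon_i}(x_i)$ by $S\,Q_{\epsilon_{i-1}}(x_{i-1})$ if $v_{i-1}$ is a flip and by $R\,Q_{\epsilon_{i-1}}(x_{i-1})$ otherwise. There are $s$ steps of the first kind and $k-1-s$ of the second. Since $Q_\epsilon(x)\ge\lambda\tau^2$, Lemma~\ref{lem:exchange} gives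
\[
\tau_k^2\le\lambda^{-1}Q_{\epsilon_k}(x_k)\le S^sR^{k-1-s}\le R^{\,k-1-(1+\beta)s}=R^{\,k-1-s/\alpha},
\]
because $1+\beta=\frac2{1-\lambda}=\frac1\alpha$. With $t(P,T)\le2^{-k}\tau_k$ (Lemma~\ref{lem:transfer}) and $R^{-1}=1+\frac{2m}{1+\lambda}$, this is the first inequality of the theorem. The hypothesis $s\le\alpha(k-1)$ enters only now: it makes the exponent of $R<1$ nonnegative, which gives the second inequality.
\end{proof}

\begin{thebibliography}{9}

\bibitem{CL}
Hao Chen and Yupeng Lin,
\emph{Oriented Paths with Few Direction Flips Are Tournament Anti-Sidorenko},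
arXiv:2609.14655 (2026).

\end{thebibliography}
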